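\title{Metrics on $\mathbb{R}^n$ with a Poincar\'e inequality and analytic dimension one}

\begin{abstract}
For every $n\ge2$ we construct a complete metric on $\mathbb{R}^n$ that induces the Euclidean topology, for which Lebesgue measure is doubling and supports a $(1,1)$-Poincar\'e inequality, and for which a single coordinate function is a global chart. Thus $\mathbb{R}^n$ carries a complete PI structure of analytic dimension one, which answers a question of Kleiner and Schioppa in the affirmative. Products with Euclidean spaces give every analytic dimension between $1$ and $n$. The metric comes from a self-similar subdivision of the plane into rectangles, a few of which are very wide and act as shortcuts: there are enough of them for the derivative in one direction to control a Lipschitz function, and too few to collapse the metric.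
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection*{PI spaces and their analytic dimension}

Let $(X,d,\mu)$ be a metric measure space in which every open ball $B(x,r)$ has positive, finite measure. For a set $E$ of positive finite measure and an integrable function $h$ we write $h_E=\frac1{\mu(E)}\int_Eh\,d\mu$ for the mean of $h$ over $E$. For a Lipschitz function $f\colon X\to\mathbb{R}$ the \emph{pointwise Lipschitz constant}
\[
\operatorname{Lip}(f)(y)=\limsup_{z\to y,\ z\ne y}\frac{|f(z)-f(y)|}{d(z,y)}
\]
(taken to be $0$ at isolated points) plays the role of the length of the gradient.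

\begin{definition}\label{def:PI}
Let $1\le p<\infty$. The space $(X,d,\mu)$ \emph{supports a $(1,p)$-Poincar\'e inequality} if there are constants $C>0$ and $\Lambda\ge1$ such that for every Lipschitz $f\colon X\to\mathbb{R}$ and every ball $B=B(x,r)$,
\[
\frac1{\mu(B)}\int_B|f-f_B|\,d\mu\le Cr\Big(\frac1{\mu(B(x,\Lambda r))}\int_{B(x,\Lambda r)}\operatorname{Lip}(f)^p\,d\mu\Big)^{1/p}.
\]
The measure $\mu$ is \emph{doubling} if there is $C_D$ with $\mu(B(x,2r))\le C_D\,\mu(B(x,r))$ for all $x\in X$ and $r>0$. A doubling space with a $(1,p)$-Poincar\'e inequality is a \emph{$p$-PI space}, and a \emph{PI space} is a $p$-PI space for some $1\le p<\infty$.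
\end{definition}

The Poincar\'e inequality says that infinitesimal information about $f$ controls its oscillation at every scale. By H\"older's inequality the right-hand side is nondecreasing in $p$, so a $1$-PI space is $p$-PI for every $p\ge1$.

\begin{definition}\label{def:chart}
A \emph{chart of dimension $k\ge0$} is a pair $(U,\phi)$, with $U\subseteq X$ Borel, $\mu(U)>0$, and $\phi\colon X\to\mathbb{R}^k$ Lipschitz, such that for every Lipschitz $f\colon X\to\mathbb{R}$ and $\mu$-a.e.\ $x\in U$ there is a unique linear map $df_x\colon\mathbb{R}^k\to\mathbb{R}$ with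
\[
f(y)-f(x)=df_x\big(\phi(y)-\phi(x)\big)+o(d(x,y))\qquad\text{as }y\to x .
\]
The chart is \emph{global} if $U=X$. The space is a \emph{Lipschitz differentiability space} if it is covered, up to a $\mu$-null set, by countably many charts.
\end{definition}

In a chart of dimension $k$, every Lipschitz function agrees to first order, at almost every point, with a linear combination of the $k$ components of $\phi$, and uniqueness says that none of the components is superfluous. The map $\phi$ need not be injective on any ball. By Cheeger's theorem, every complete $p$-PI space is a Lipschitz differentiability space, and the dimensions of its charts are bounded in terms of the doubling and Poincar\'e constants. The \emph{analytic dimension} of such a space is the maximum of the dimensions of its charts.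

\subsection*{The question and the results}

Euclidean $\mathbb{R}^n$ with Lebesgue measure has analytic dimension $n$. The Heisenberg group with its Carnot--Carath\'eodory metric and Lebesgue measure is a PI space homeomorphic to $\mathbb{R}^3$ with analytic dimension $2$. So the analytic dimension can be smaller than the topological one, and one asks how small it can be. The following question of Kleiner and Schioppa is taken from \cite{EM}.

\begin{quote}
\emph{For each $n\ge2$, does there exist a complete PI space $(\mathbb{R}^n,d,\mu)$ such that $d$ induces the Euclidean topology and the analytic dimension is one?}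
\end{quote}

The answer is yes for every $n\ge2$. We write $\mathcal{L}^n$ for Lebesgue measure.

\begin{theorem}\label{thm:main}
Let $n\ge2$ and write points of $\mathbb{R}^n$ as $(t,v_1,\dots,v_{n-1})$. There is a complete metric $d_n$ on $\mathbb{R}^n$ inducing the Euclidean topology such that, with $\mu=\mathcal{L}^n$:
\begin{enumerate}
\item[(1)] $\mu$ is doubling, and balls have positive finite measure.
\item[(2)] There are constants $C,\Lambda$ such that for every $d_n$-Lipschitz function $f$ and every ball $B=B(x,r)$,
\[
\frac1{\mu(B)}\int_B|f-f_B|\,d\mu\le Cr\,\frac1{\mu(B(x,\Lambda r))}\int_{B(x,\Lambda r)}|\partial_tf|\,d\mu ,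
\]
and $|\partial_tf|\le\operatorname{Lip}(f)$ almost everywhere. Hence the space is $1$-PI, and so $p$-PI for every $p\ge1$.
\item[(3)] $(\mathbb{R}^n,t)$ is a chart of dimension $1$, and every chart has dimension $1$. The analytic dimension is $1$.
\end{enumerate}
\end{theorem}

\begin{theorem}\label{thm:allk}
For all $1\le k\le n$ with $n\ge2$ there is a complete $1$-PI space $(\mathbb{R}^n,d,\mathcal{L}^n)$, with $d$ inducing the Euclidean topology, which has a global chart and all of whose charts have dimension $k$. The value $1$ is the least possible: no PI space with more than one point is covered, up to a null set, by countably many charts of dimension $0$.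
\end{theorem}

\subsection*{What one would guess}

In the Heisenberg group the metric is built from curves tangent to two vector fields $X,Y$, and the third direction is reached through the bracket $[X,Y]$. This mechanism needs two directions. Since $[X,X]=0$, a single smooth vector field generates nothing new: a curve tangent to it stays on one integral curve. One might therefore guess that a single direction cannot connect $\mathbb{R}^n$ well enough for a Poincar\'e inequality. The simplest attempt supports the guess.

\begin{example}[the parabolic plane]\label{ex:parabolic}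
Let $0<\alpha<1$ and give $\mathbb{R}^2$ the metric $\max(|t-t'|,|v-v'|^\alpha)$. It is complete and induces the Euclidean topology, the lines parallel to the $t$-axis are isometric copies of $\mathbb{R}$, and a ball of radius $r$ is a rectangle with sides $2r$ and $2r^{1/\alpha}$, so Lebesgue measure is doubling. But $f(t,v)=\min(1,\max(0,v))$ is Lipschitz, because $\min(1,|v-v'|)\le|v-v'|^\alpha$, and $\operatorname{Lip}(f)=0$ everywhere, because $|v-v'|/|v-v'|^\alpha\to0$ as $v'\to v$. Since $f$ is not constant, no Poincar\'e inequality holds.
\end{example}

Nothing ties the different $t$-lines of the parabolic plane together. Our construction keeps these lines isometric and ties them together, at every scale and location, by wide rectangles that are cheap to cross in the $v$-direction.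

\subsection*{Outline of the proof}

Part (3) of Theorem \ref{thm:main} is a soft consequence of part (2): the right-hand side of (2) contains only $\partial_tf$, so applying (2) to $f-at$ at a Lebesgue point of $\partial_tf$ with value $a$ shows that $f-at$ is flat at that point (Section \ref{sec:charts}). The work is to build the metric, and it is done in the plane. Two requirements pull against each other. The shortcuts must be plentiful, so that $\partial_tf$ controls the oscillation of $f$ also in the $v$-direction. They must be scarce, so that distinct points stay at positive distance and balls have a definite shape. Section \ref{sec:rule} gives the subdivision rule and shows both mechanisms on a single rectangle. Sections \ref{sec:tilings} and \ref{sec:metric} construct the tilings and the metric of the plane and describe its balls. Section \ref{sec:poincare} proves the planar Poincar\'e inequality, and Section \ref{sec:Rn} passes to $\mathbb{R}^n$ by gluing $n-1$ planes along their common $t$-coordinate. Theorem \ref{thm:allk} is proved in Section \ref{sec:allk}.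

\subsection*{Conventions}

Throughout,
\[
N=32,\qquad L=128=4N,\qquad s_i=N^{-i}\quad(i\in\mathbb{Z}).
\]
Intervals are compact and nondegenerate unless written otherwise, $|E|$ is the Lebesgue measure of $E$, and $\operatorname{int}$ denotes the interior. Points of the plane are written $(t,v)$. We picture $t$ as the vertical and $v$ as the horizontal coordinate, so that for a rectangle $Q=I_Q\times J_Q$ the \emph{$t$-side} $I_Q$ gives its height and the \emph{$v$-side} $J_Q$ its width.

\section{The subdivision rule}\label{sec:rule}

Let $T=I\times J$ be a rectangle. We use \emph{relative coordinates}, in which $I$ and $J$ are identified with $[0,1]$ by increasing affine maps. The intervals $[\frac lL,\frac{l+1}L]\subset J$, $0\le l<L$, are called \emph{narrow}, and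
\[
J_A=[\tfrac18,\tfrac78],\qquad J_{BL}=[0,\tfrac38],\qquad J_{BR}=[\tfrac58,1]
\]
are called \emph{wide}; $J_A$ is a union of $96$ narrow intervals, and $J_{BL}$, $J_{BR}$ are unions of $48$. Divide $I$ into $N$ equal intervals, the \emph{child rows}, numbered $0,\dots,31$ in increasing order, and attach to each a partition of $J$.
\begin{itemize}
\item \emph{A-rows} $8,\dots,11$, which fill the \emph{A-block} $t\in[\frac14,\frac38]$: $J$ is divided into $J_A$ and the $16+16$ narrow intervals in $[0,\frac18]\cup[\frac78,1]$.
\item \emph{B-rows} $20,\dots,23$, which fill the \emph{B-block} $t\in[\frac58,\frac34]$: $J$ is divided into $J_{BL}$, $J_{BR}$ and the $32$ narrow intervals in $[\frac38,\frac58]$.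
\item \emph{Low rows} (all others): $J$ is divided into the $L$ narrow intervals.
\end{itemize}
The \emph{children} of $T$ are the products of a child row with an interval of its partition; twelve of them are \emph{wide} (Figure \ref{fig:rule}). Applying the rule repeatedly gives the \emph{descendants} of $T$ of generation $0,1,2,\dots$. The proofs use four features of the rule.
\begin{itemize}
\item[(S1)] $J_{BL},J_A,J_{BR}$ cover $J$, no point lies in all three, and $|J_{BL}\cap J_A|=|J_A\cap J_{BR}|=\frac14|J|$. Each wide interval occurs in four rows.
\item[(S2)] The A-block and the B-block are at distance $\frac14|I|$ from each other, and the first and last quarters of $I$ consist of low rows.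
\item[(S3)] The $N$ narrow intervals in $[\frac38,\frac58]$ occur in every low row and every B-row. The $N$ narrow intervals in $[0,\frac18]\cup[\frac78,1]$ occur in every low row and every A-row.
\item[(S4)] In each child row the leftmost and the rightmost interval have the same length: $\frac1L|J|$ in low rows and A-rows, $\frac38|J|$ in B-rows.
\end{itemize}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[x=10.24cm,y=6.4cm]
\draw[gray!55,very thin,xstep=0.08cm,ystep=0.2cm] (0,0) grid (1,1);
\foreach \y in {8,...,11}
  \filldraw[fill=gray!20,thin] (0.125,\y/32) rectangle (0.875,{(\y+1)/32});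
\foreach \y in {20,...,23} {
  \filldraw[fill=gray!20,thin] (0,\y/32) rectangle (0.375,{(\y+1)/32});
  \filldraw[fill=gray!20,thin] (0.625,\y/32) rectangle (1,{(\y+1)/32}); }
\draw[thick] (0,0) rectangle (1,1);
\draw[ultra thick] (0,0.6406) -- (0.2539,0.6406) -- (0.2539,0.3594)
  -- (0.7461,0.3594) -- (0.7461,0.6406) -- (1,0.6406);
\foreach \x/\z in {0/0,0.125/{\frac18},0.375/{\frac38},0.625/{\frac58},0.875/{\frac78},1/1}
  \node[below] at (\x,0) {$\z$};
\foreach \y/\z in {0.25/{1/4},0.375/{3/8},0.625/{5/8},0.75/{3/4},1/1}
  \node[left] at (0,\y) {\small$\z$};
\node[right] at (1,0.3125) {A-rows};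
\node[right] at (1,0.6875) {B-rows};
\node[below] at (0.5,0) {$v$};
\node[left] at (0,0.5) {$t$};
\end{tikzpicture}
\caption{The children of a rectangle: $32$ rows, each cut into $128$ narrow pieces except where one of the twelve wide children (shaded) replaces a run of them. Every child costs $1/32$ of the height of the rectangle, whatever its width. The heavy path crosses from left to right through three wide and sixteen narrow children.}
\label{fig:rule}
\end{figure}

In the metric to be constructed, a rectangle of the subdivision has diameter at most its height, whatever its width. If all rows were low, the descendants of the unit square of generation $m$ would have height $s_m$ and width $L^{-m}=s_m^{7/5}$, the shape of the balls of Example \ref{ex:parabolic} with $\alpha=5/7$. The wide children are the shortcuts. The next two examples, on $T=[0,1]^2$, contain the two mechanisms of the proof.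

\begin{example}[the shortcuts connect]\label{ex:connect}
A function $f(t,v)=F(v)$ has $\partial_tf=0$, so Theorem \ref{thm:main}(2) predicts that it is constant if it is Lipschitz. Let $\omega(J)=\sup_JF-\inf_JF$, and suppose that $\omega(J_Q)\le\lambda|I_Q|$ for every descendant $Q$ of $T$, as the Lipschitz condition will give. The intervals $J_{BL},J_A,J_{BR}$ cover $J$ and consecutive ones intersect, so
\[
\omega(J)\le\omega(J_{BL})+\omega(J_A)+\omega(J_{BR}).
\]
Each of the three intervals is the $v$-side of a child, so the inequality can be applied to it in turn. After $m$ steps $\omega([0,1])\le3^m\lambda N^{-m}\to0$, and $F$ is constant. With narrow children only, the factor $(3/N)^m$ would be $(L/N)^m=4^m$, and indeed $F(v)=v$ would satisfy the hypothesis.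
\end{example}

\begin{example}[the shortcuts do not collapse the square]\label{ex:cross}
Let $\mathcal{Q}$ be a family of children of $T$ whose union is connected and meets both sides $v=0$ and $v=1$. The path of Figure \ref{fig:rule} gives such a family with $19$ members. We claim that every such family has at least $N/4=8$ members, so that the heights add up to at least $\frac14$. Suppose there are at most $7$. The $t$-projection of the union is an interval of length at most $\frac7{32}<\frac14$, so by (S2) it misses the A-block or the B-block. By (S3) there are then $N=32$ narrow intervals that occur in every row used by $\mathcal{Q}$. The $v$-projection of the union is $[0,1]$, and a member of $\mathcal{Q}$ whose $v$-side meets the interior of one of these intervals has that interval as its $v$-side. So $\mathcal{Q}$ has at least $32$ members, a contradiction. In words: a crossing either uses both kinds of shortcut and pays for the vertical trip between the blocks, or it has to get through $N$ narrow columns one at a time.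
\end{example}

Lemma \ref{lem:tilePI} is the $L^1$ version of Example \ref{ex:connect} for functions of both variables, and Lemma \ref{lem:crossing} is Example \ref{ex:cross} for families of rectangles of arbitrary generations.

\section{Tilings of the plane}\label{sec:tilings}

To tile the whole plane at all scales we also need ancestors of the unit square. Let $a_0=b_0=0$, $a_{m+1}=a_m-\frac12N^{m+1}$, $b_{m+1}=b_m-\frac12L^{m+1}$, and
\[
T_{-m}=[a_m,a_m+N^m]\times[b_m,b_m+L^m]\qquad(m\ge0).
\]
In the relative coordinates of $T_{-m-1}$ the rectangle $T_{-m}$ is $[\frac12,\frac{17}{32}]\times[\frac12,\frac{65}{128}]$, a narrow child in the low row $16$. It is separated from the boundary of $T_{-m-1}$ by at least $\frac{15}{32}N^{m+1}$ vertically and $\frac{63}{128}L^{m+1}$ horizontally, so every bounded set lies in $\operatorname{int}T_{-m}$ for large $m$.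

For $i\in\mathbb{Z}$ and $m\ge\max(0,-i)$ let $\mathcal{T}_i^m$ be the set of descendants of $T_{-m}$ of generation $i+m$, and let $\mathcal{T}_i=\bigcup_m\mathcal{T}_i^m$. The members of $\mathcal{T}_i$ are the \emph{tiles of level $i$}. They have height $N^{m}N^{-(i+m)}=s_i$, and for a tile $Q$ we put $s(Q)=|I_Q|$.

\begin{lemma}\label{lem:tilings}
Let $i\in\mathbb{Z}$.
\begin{enumerate}
\item[(a)] The tiles of level $i$ cover $\mathbb{R}^2$ and have disjoint interiors. A tile of level $i$ that meets $\operatorname{int}T_{-m}$, where $m\ge\max(0,-i)$, belongs to $\mathcal{T}_i^m$. In particular a bounded set meets finitely many tiles of level $i$.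
\item[(b)] The children of a tile of level $i$ are tiles of level $i+1$. Every tile of level $i$ is a child of exactly one tile of level $i-1$, its \emph{parent}. Any two tiles of level $i$ have a common ancestor.
\item[(c)] The $t$-sides of the tiles of level $i$, called \emph{level-$i$ rows}, cover $\mathbb{R}$ and have disjoint interiors. For each such row $I$ the intervals $J$ with $I\times J\in\mathcal{T}_i$, called the \emph{tile intervals of $I$}, cover $\mathbb{R}$ and have disjoint interiors.
\item[(d)] If $Q$ is a child of $I\times J$, then $\frac1L|J|\le|J_Q|\le\frac34|J|$.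
\end{enumerate}
\end{lemma}

\begin{proof}
The finite family $\mathcal{T}_i^m$ covers $T_{-m}$ and has disjoint interiors. Since $T_{-m}$ is a child of $T_{-m-1}$, we have $\mathcal{T}_i^m\subset\mathcal{T}_i^{m+1}$, and the other members of $\mathcal{T}_i^{m+1}$ lie in other children of $T_{-m-1}$ and so miss $\operatorname{int}T_{-m}$. This gives (a). A member of $\mathcal{T}_i^m$ has its children in $\mathcal{T}_{i+1}^m$; it also belongs to $\mathcal{T}_i^{m+1}$, so it is a child of a member of $\mathcal{T}_{i-1}^{m+1}$, unique because interiors are disjoint. Two tiles of level $i$ lie in one $\mathcal{T}_i^m$ and descend from $T_{-m}$. This gives (b). For (c), induction on the generation shows that the $t$-sides of the members of $\mathcal{T}_i^m$ are the $N^{i+m}$ equal parts of $[a_m,a_m+N^m]$ and that for each part the corresponding $v$-sides partition $[b_m,b_m+L^m]$; let $m\to\infty$. Part (d) holds because the relative widths are $\frac1L$, $\frac38$, $\frac34$.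
\end{proof}

All tiles in a level-$i$ row $I$ have the same child rows with the same numbers. So the type (A, B or low) is a property of a level-$(i+1)$ row, not of a tile. The child rows numbered $0$ and $31$ are the \emph{end rows} of $I$; they are low.

Widths of tiles of the same level vary without bound over the plane. For doubling we need that they are comparable for tiles that touch. Two tiles $I\times J$, $I\times J'$ in the same row are \emph{neighbors} if $J$ and $J'$ share exactly one endpoint; each tile has one left and one right neighbor.

\begin{lemma}[neighbors in a row]\label{lem:V}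
If $I\times J$ and $I\times J'$ are neighbors, then $|J'|\le96|J|$.
\end{lemma}

\begin{proof}
If the tiles have the same parent, the ratio of widths is at most $\frac34L=96$ by Lemma \ref{lem:tilings}(d). Otherwise the parents are distinct tiles in the same row whose $v$-sides contain the common endpoint of $J$ and $J'$, so they are neighbors, and $J$, $J'$ are end intervals of the two partitions attached to the child row $I$. By (S4) the ratio $|J'|/|J|$ equals the ratio for the parents. Passing to parents repeatedly, we reach a pair with the same parent, by Lemma \ref{lem:tilings}(b).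
\end{proof}

\begin{lemma}[adjacent rows]\label{lem:T}
Let $I_1\ne I_2$ be level-$i$ rows with a common endpoint, and let $J_1,J_2$ be tile intervals of $I_1,I_2$ with $\operatorname{int}J_1\cap\operatorname{int}J_2\ne\emptyset$. Then, after possibly interchanging the indices, $J_1\supset J_2$ and $J_1$ is the union of exactly $b$ tile intervals of $I_2$, all of the same length, where $b\in\{1,48,96\}$.
\end{lemma}

\begin{proof}
We use induction on the number of generations that separate the two tiles from a common ancestor.

Suppose $I_1,I_2$ lie in the same level-$(i-1)$ row. The two parents lie in that row and their $v$-sides have overlapping interiors, so they coincide, and $I_1,I_2$ are consecutive child rows of one tile. By (S2) an A-row and a B-row are never consecutive. If the rows have the same type, the partitions are equal and $b=1$. If one row is low and the other is of type A or B, each interval of the second partition is either narrow ($b=1$) or a wide interval, which is a union of $96$ or $48$ narrow ones.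

Otherwise $I_1,I_2$ are end rows of two adjacent level-$(i-1)$ rows $I_1^\uparrow,I_2^\uparrow$, hence low. The $v$-sides $H_1\supset J_1$, $H_2\supset J_2$ of the parents have overlapping interiors. By induction, after interchanging indices, $H_1$ is the union of $b$ equal tile intervals of $I_2^\uparrow$, one of which is $H_2$. Inside $H_1$ the tile intervals of $I_1$ are the $L$ equal parts of $H_1$, and those of $I_2$ are the $bL$ equal parts. So $J_1$ is a union of $b$ of the latter, and $J_2$, whose interior meets $J_1$, is one of them.
\end{proof}

The low end rows are what keeps $b$ bounded: along a boundary between two rows both sides are cut into $L$ equal parts at all later levels, so the ratio created at the first step never grows.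

\section{The metric on the plane}\label{sec:metric}

For $z,z'\in\mathbb{R}^2$ let
\[
d(z,z')=\inf\sum_{Q\in\mathcal{Q}}s(Q),
\]
the infimum over all finite families $\mathcal{Q}$ of tiles, of any levels, whose union is connected and contains $z$ and $z'$.

\begin{lemma}\label{lem:elem}
The function $d$ is a finite pseudometric, and
\begin{align}
&d(z,z')\le s(Q)\quad\text{if }z,z'\text{ lie in a tile }Q,\label{eq:diam}\\
&d\big((t,v),(t',v')\big)\ge|t-t'|,\label{eq:tlower}\\
&d\big((t,v),(t',v)\big)=|t-t'|.\label{eq:tline}
\end{align}
\end{lemma}

\begin{proof}
A family with one tile gives \eqref{eq:diam}. Hence $d$ is finite, since some $T_{-m}$ contains both points, and $d(z,z)=0$, since $z$ lies in tiles of every level. Symmetry is built in, and the union of a family for $z,z'$ and a family for $z',z''$ is a family for $z,z''$. For \eqref{eq:tlower}, the $t$-projection of a connected union is an interval containing $t$ and $t'$, and it is covered by the sides $I_Q$, of lengths $s(Q)$. For \eqref{eq:tline}, fix $i$ and choose, in each of the at most $|t-t'|/s_i+2$ level-$i$ rows meeting the interval between $t$ and $t'$, a tile whose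 $v$-side contains $v$. Tiles in consecutive rows share a point with second coordinate $v$, so the union is connected and $d\le|t-t'|+2s_i$. Let $i\to\infty$ and use \eqref{eq:tlower}.
\end{proof}

A connected finite union of rectangles is path-connected. Indeed, the graph joining two rectangles when they intersect is connected, since otherwise the union would split into two disjoint nonempty closed sets, and each rectangle is path-connected.

\subsection*{The cost of a horizontal crossing}

The difficulty is the lower bound for $d$ in the $v$-direction. In Example \ref{ex:cross} the key point was that each of $N$ narrow columns could only be crossed by tiles lying inside it. To run an induction over levels we need a notion of column that makes sense when the family occupies a range $\Theta$ of heights which may straddle two rows.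

\begin{definition}\label{def:adm}
Let $\Theta$ be an interval. An interval $K$ is \emph{$i$-admissible over $\Theta$} if, for every level-$i$ row $I$ with $\operatorname{int}I\cap\Theta\ne\emptyset$, $K$ is a union of tile intervals of $I$.
\end{definition}

If $K$ is $i$-admissible over $\Theta$, it is so over every subinterval of $\Theta$, and small tiles over $\Theta$ do not straddle the sides of the strip $\mathbb{R}\times K$:
\begin{equation}\label{eq:dichotomy}
\text{if $Q$ has level $\ge i$ and $I_Q\subset\Theta$, then $J_Q\subset K$ or $J_Q\cap\operatorname{int}K=\emptyset$.}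
\end{equation}
Indeed, let $I\times J\supset Q$ be the level-$i$ ancestor of $Q$. The interior of $I$ meets $I_Q\subset\Theta$, so $K$ is a union of tile intervals of $I$, and $J$ is either one of them or misses $\operatorname{int}K$.

\begin{lemma}[crossing]\label{lem:crossing}
Let $K$ be $i$-admissible over $\Theta$, and let $\mathcal{Q}$ be a finite family of tiles with $I_Q\subset\Theta$ for all $Q\in\mathcal{Q}$. Suppose $\bigcup\mathcal{Q}$ contains a curve $\gamma=(\gamma_t,\gamma_v)\colon[0,1]\to\mathbb{R}^2$ with $\gamma_v(0)\le\min K$ and $\gamma_v(1)\ge\max K$. Then $\sum_{Q\in\mathcal{Q}}s(Q)\ge s_i/4$.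
\end{lemma}

\begin{proof}
We prove by induction on $m\ge0$, for all $i,\Theta,K$ at once, that the lemma holds when all tiles of $\mathcal{Q}$ have level at most $i+m$. If some tile has level at most $i$, the sum is at least $s_i$; this includes the case $m=0$. So let $m\ge1$, let all levels lie between $i+1$ and $i+m$, and suppose $\sum s(Q)<s_i/4$. Discard the tiles that do not meet $\gamma$. The remaining tiles cover $\gamma$ and all meet it, so their union is connected. Replace $\Theta$ by the $t$-projection of this union, a subinterval with $|\Theta|\le\sum s(Q)<s_i/4$.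

\emph{Claim: $K$ contains $N$ intervals $K_1,\dots,K_N$ with disjoint interiors, each $(i+1)$-admissible over $\Theta$.} Since $|\Theta|<s_i$, the interval $\Theta$ meets the interior of one level-$i$ row or of two adjacent ones.

\emph{One row $I$.} Then $\Theta\subset I$. Choose a tile interval $J\subset K$ of $I$ and use the relative coordinates of $I\times J$. By (S2) and $|\Theta|<\frac14|I|$, the interval $\Theta$ misses the A-block or the B-block. In the first case every level-$(i+1)$ row whose interior meets $\Theta$ is low or of type B, and by (S3) the $N$ narrow intervals in $[\frac38,\frac58]$ are tile intervals of all these rows. In the second case the rows are low or of type A, and we take the $N$ narrow intervals in $[0,\frac18]\cup[\frac78,1]$.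

\emph{Two rows $I_1,I_2$.} Then $\Theta$ contains their common endpoint and lies within distance less than $s_i/4$ of it, so by (S2) every level-$(i+1)$ row whose interior meets $\Theta$ is low. Since $K$ is a union of tile intervals of $I_1$ and also of $I_2$, there are tile intervals $J_1,J_2\subset K$ of the two rows with overlapping interiors. By Lemma \ref{lem:T}, after interchanging indices, $J_1$ is a union of $b$ equal tile intervals of $I_2$. Each of the $L$ equal parts of $J_1$ is a tile interval of every low child row of $I_1$ and a union of $b$ tile intervals of every low child row of $I_2$. Take $N$ of these $L$ parts. The claim is proved.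

Fix $l$. We have $\gamma_v(0)\le\min K_l<\max K_l\le\gamma_v(1)$. Let $\tau$ be the first time with $\gamma_v(\tau)=\max K_l$ and $\sigma$ the last time before $\tau$ with $\gamma_v(\sigma)=\min K_l$. Then $\gamma_v\in\operatorname{int}K_l$ on $(\sigma,\tau)$. Let $\mathcal{Q}_l=\{Q\in\mathcal{Q}:J_Q\subset K_l\}$. All tiles have level at least $i+1$, so by \eqref{eq:dichotomy} the tiles of $\mathcal{Q}_l$ cover $\gamma((\sigma,\tau))$, and they cover $\gamma([\sigma,\tau])$ because their union is closed. Their levels are at most $(i+1)+(m-1)$, so the induction hypothesis gives $\sum_{\mathcal{Q}_l}s(Q)\ge s_{i+1}/4$. The families $\mathcal{Q}_l$ are disjoint because the $K_l$ have disjoint interiors. Hence $\sum_{\mathcal{Q}}s(Q)\ge Ns_{i+1}/4=s_i/4$, a contradiction.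
\end{proof}

\begin{remark}\label{rem:collapse}
The induction closes with no room to spare, $N\cdot s_{i+1}/4=s_i/4$, and this is why (S3) leaves $N$ narrow intervals. Some condition of this kind is necessary. If each A-row carried only $M<N$ children, take a tile $I\times J$ of level $i$, nested rows $I\supset I_1\supset I_2\supset\cdots$ all of type A, and $t\in\bigcap I_m$. The segment $\{t\}\times J$ would be covered by $M^m$ tiles of the row $I_m$, so its endpoints would be at distance at most $(M/N)^ms_i\to0$.
\end{remark}

\subsection*{The shape of balls}

A point $z$ of a tile $T$ may lie on its boundary, so a small ball around $z$ need not lie in $T$. We enlarge $T$ by one step in each direction. For $T=I\times J\in\mathcal{T}_i$ let $I^*$ be the union of $I$ and the two adjacent level-$i$ rows, let $I\times J_l$ and $I\times J_r$ be the left and right neighbors of $T$, and put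
\[
J^*=J_l\cup J\cup J_r,\qquad T^*=I^*\times J^*.
\]
Then $|I^*|=3s_i$, and $|J^*|\le193|J|$ by Lemma \ref{lem:V}.

\begin{lemma}\label{lem:box}
Let $z\in T\in\mathcal{T}_i$. If $d(z,z')<s_{i+2}/4$, then $z'\in T^*$. If $z'\in T^*$, then $d(z,z')\le3s_i$.
\end{lemma}

\begin{proof}
Write $z=(t,v)$, $z'=(t',v')$. Let first $z'\in T^*$, and let $t''$ be the point of $I$ closest to $t'$. The point $(t'',v')$ lies in $T$ or in a neighbor of $T$, so $d(z,(t'',v'))\le2s_i$, and $d((t'',v'),z')=|t''-t'|\le s_i$ by \eqref{eq:tline}.

Now let $d(z,z')<s_{i+2}/4$. By \eqref{eq:tlower}, $t'\in I^*$. Suppose $v'\notin J^*$, and let $H=J_r$ if $v'>\max J^*$ and $H=J_l$ if $v'<\min J^*$. Then $H$ is a tile interval of $I$ lying between $v$ and $v'$. Take a family $\mathcal{Q}$ with connected union containing $z,z'$ and $\sum s(Q)<s_{i+2}/4$, and a path $\gamma$ in the union joining the two points, oriented from the smaller $v$-coordinate to the larger. Discard the tiles that miss $\gamma$, and let $\Theta\ni t$ be the $t$-projection of the remaining union, an interval with $|\Theta|<s_{i+2}/4$. By Lemma \ref{lem:crossing} it suffices to find $K\subset H$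 that is $j$-admissible over $\Theta$ for some $j\le i+2$, for then $\sum s(Q)\ge s_j/4\ge s_{i+2}/4$, a contradiction.

If $\Theta\subset I$, then $K=H$ is $i$-admissible. Otherwise $\Theta$ contains an endpoint $t_0$ of $I$ and meets the interior of the row $I^\sharp$ adjacent to $I$ at $t_0$, and of no level-$i$ row other than $I$ and $I^\sharp$. If $H$ is a union of tile intervals of $I^\sharp$, then again $K=H$ is $i$-admissible. If not, Lemma \ref{lem:T}, applied to $H$ and a tile interval $G$ of $I^\sharp$ whose interior meets $H$, shows that $G$ is the union of $b\in\{48,96\}$ equal tile intervals of $I$, one of which is $H$. Since $t_0\in\Theta$ and $|\Theta|<s_{i+2}$, the only level-$(i+2)$ rows whose interiors can meet $\Theta$ are the two with endpoint $t_0$. Each is an end row of an end row of $I$ or $I^\sharp$, so two low subdivisions have been applied: inside $G$ the tile intervals are the $L^2$ equal parts of $G$ on the side of $I^\sharp$ and the $bL^2$ equal parts of $G$ on the side of $I$. So each of the $L^2$ equal parts of $G$ is $(i+2)$-admissible over $\Theta$. Since $|H|\ge|G|/96\ge2|G|/L^2$, one of them lies in $H$.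
\end{proof}

One level would not suffice in the last step: with $G=[0,1]$ and $b=96$, the interval $[\frac1{96},\frac2{96}]=[\frac{4/3}{128},\frac{8/3}{128}]$ contains none of the $L$ equal parts of $G$.

\begin{proposition}\label{prop:plane}
The function $d$ is a metric on $\mathbb{R}^2$ that induces the Euclidean topology, and $d$-bounded sets are bounded in the Euclidean sense.
\end{proposition}

\begin{proof}
Fix $z$, choose $m$ with $z\in\operatorname{int}T_{-m}$, and for each $i\ge-m$ a tile $Q_i\ni z$ of level $i$. By Lemma \ref{lem:tilings}(a),(d), the width of $Q_i$ is at most $(\frac34)^{i+m}L^m$, so the Euclidean diameter of $Q_i^*$ tends to $0$ as $i\to\infty$. By Lemma \ref{lem:box}, $Q_i^*$ contains the $d$-ball of radius $s_{i+2}/4$ about $z$. Hence $d(z,z')=0$ implies $z'=z$, and $d(z,z_k)\to0$ implies $z_k\to z$. Conversely, only finitely many tiles of level $i$ meet a disk about $z$, and they are closed, so the union of those containing $z$ is a Euclidean neighborhood of $z$; on it $d(z,\cdot)\le s_i$ by \eqref{eq:diam}. So $z_k\to z$ implies $d(z,z_k)\to0$. Finally, a ball of radius $r$ about $z$ lies in the rectangle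 $T^*$ whenever $z\in T\in\mathcal{T}_i$ and $s_{i+2}/4\ge r$, which holds for $i$ close to $-\infty$.
\end{proof}

\section{The Poincar\'e inequality on planar tiles}\label{sec:poincare}

We first record what is needed about derivatives along lines.

\begin{lemma}\label{lem:deriv}
Let $f\colon\mathbb{R}\times\mathbb{R}^q\to\mathbb{R}$ be continuous with $f(\cdot,v)$ $\lambda$-Lipschitz for every $v$. The set where $\partial_tf$ exists is Borel and has full measure, and with $\partial_tf:=0$ off this set, $\partial_tf$ is a Borel function. The function $g=|\partial_tf|$ satisfies $g\le\lambda$ and, for all $t\le t'$ and all $v$,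
\begin{equation}\label{eq:FTC}
|f(t,v)-f(t',v)|\le\int_t^{t'}g(\tau,v)\,d\tau .
\end{equation}
\end{lemma}

\begin{proof}
The difference quotient $(f(t+h,v)-f(t,v))/h$ is continuous in $(t,v)$ and in $h\ne0$, so its upper and lower limits as $h\to0$ can be computed over rational $h$ and are Borel functions, bounded by $\lambda$. The derivative exists exactly where they agree. A Lipschitz function of one variable is differentiable a.e.\ and is the integral of its derivative. This gives \eqref{eq:FTC}, and full measure follows by Fubini's theorem.
\end{proof}

In this section $f$ is a $\lambda$-Lipschitz function on $(\mathbb{R}^2,d)$. It is continuous by Proposition \ref{prop:plane} and $\lambda$-Lipschitz in $t$ by \eqref{eq:tline}, so Lemma \ref{lem:deriv} applies, and $g=|\partial_tf|$. Means are taken with respect to Lebesgue measure. The estimates below are recursions over levels. Their constants do not depend on $\lambda$, which enters only through \eqref{eq:diam} to show that the remainders vanish.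

For a tile $Q$ put $D(Q)=\min_{c\in\mathbb{R}}\int_Q|f-c|$; the minimum exists because the integral is continuous in $c$ and tends to $\infty$ with $|c|$. Since $|Q|\,|f_Q-c|\le\int_Q|f-c|$, we have $\int_Q|f-f_Q|\le2D(Q)$.

\begin{lemma}[inside a tile]\label{lem:tilePI}
For $T\in\mathcal{T}_i$ we have $D(T)\le10\,s_i\int_Tg$, and hence $\int_T|f-f_T|\le20\,s_i\int_Tg$.
\end{lemma}

\begin{proof}
By \eqref{eq:FTC}, $f$ is on $T=I\times J$ a function of $v$ alone up to a controlled error: with
\[
F(v)=\frac1{s_i}\int_If(t,v)\,dt,\qquad h(v)=\int_Ig(t,v)\,dt,
\]
we have $|f(t,v)-F(v)|\le h(v)$ for $t\in I$, $v\in J$. As in Example \ref{ex:connect} we control $F$ on each wide interval by the wide children and then chain the three intervals.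

Fix $W\in\{A,BL,BR\}$, let $Q_\rho=I_\rho\times J_W$, $\rho=1,\dots,4$, be the four wide children with $v$-side $J_W$, let $c_\rho$ be a minimizer for $D(Q_\rho)$, and put $c_W=\frac14\sum_\rho c_\rho$. For $v\in J_W$, averaging $|F(v)-c_\rho|\le|F(v)-f(t,v)|+|f(t,v)-c_\rho|$ over $t\in I_\rho$ gives
\[
|F(v)-c_\rho|\le h(v)+\frac1{s_{i+1}}\int_{I_\rho}|f(t,v)-c_\rho|\,dt .
\]
Averaging over $\rho$ and integrating over $J_W$,
\[
\int_{J_W}|F-c_W|\,dv\le e_W:=\int_{J_W}h\,dv+\frac1{4s_{i+1}}\sum_{\rho=1}^4D(Q_\rho).
\]
Integrating $|c_A-c_{BL}|\le|F-c_A|+|F-c_{BL}|$ over $J_A\cap J_{BL}$, of length $\frac14|J|$ by (S1), gives $|c_A-c_{BL}|\le\frac4{|J|}(e_A+e_{BL})$, and in the same way $|c_A-c_{BR}|\le\frac4{|J|}(e_A+e_{BR})$. The set $J\setminus J_A$ consists of two pieces of length $\frac18|J|$, one in $J_{BL}$ and one in $J_{BR}$. On the first, the integral of $|F-c_A|$ is at most $e_{BL}+\frac18|J|\,|c_A-c_{BL}|$, and on the second the same holds with $BR$. Therefore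
\[
\int_J|F-c_A|\,dv\le e_A+\Big(e_{BL}+\tfrac12(e_A+e_{BL})\Big)+\Big(e_{BR}+\tfrac12(e_A+e_{BR})\Big)\le2(e_A+e_{BL}+e_{BR}).
\]
By (S1) the three integrals of $h$ add up to at most $2\int_Jh=2\int_Tg$. Let $\mathcal{W}(T)$ be the set of the twelve wide children. Since $\int_T|f-F|\le s_i\int_Jh=s_i\int_Tg$,
\begin{equation}\label{eq:rec}
D(T)\le\int_T|f-F|+s_i\int_J|F-c_A|\le5s_i\int_Tg+\frac{2s_i}{4s_{i+1}}\sum_{Q\in\mathcal{W}(T)}D(Q),
\end{equation}
and $2s_i/(4s_{i+1})=16$.

Let $\mathcal{W}^j$ be the set of descendants of $T$ obtained by taking wide children $j$ times; they have level $i+j$ and disjoint interiors. Applying \eqref{eq:rec} to them for $j=0,\dots,m-1$, and using $16^js_{i+j}=2^{-j}s_i$,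
\[
D(T)\le\sum_{j<m}16^j\cdot5s_{i+j}\sum_{Q\in\mathcal{W}^j}\int_Qg+16^m\sum_{Q\in\mathcal{W}^m}D(Q)\le10s_i\int_Tg+16^m\sum_{Q\in\mathcal{W}^m}D(Q).
\]
By \eqref{eq:diam}, $f$ oscillates by at most $\lambda s_{i+m}$ on $Q\in\mathcal{W}^m$, so $D(Q)\le\lambda s_{i+m}|Q|$ and the last term is at most $16^m\lambda s_{i+m}|T|=2^{-m}\lambda s_i|T|\to0$.
\end{proof}

The ratio $\frac12$ of the geometric series is $2/4$: the chaining of the three wide intervals loses a factor $2$, and having four rows for each wide interval gains a factor $4$.

A ball is comparable to $T^*$ rather than to $T$, so we must also compare $f$ on different tiles. Vertically this is free, by \eqref{eq:FTC}. Horizontally no tile of higher level crosses the common side of two neighbors, so we approach the side from both tiles through smaller and smaller pairs of neighbors. The B-rows put wide children at the ends of $J$ so that this can be done without losing measure too quickly.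

\begin{lemma}[across a vertical side]\label{lem:adj}
If $T,T'\in\mathcal{T}_i$ are neighbors, then $|f_T-f_{T'}|\le1280\,s_i\,(g_T+g_{T'})$.
\end{lemma}

\begin{proof}
Let $T$ be on the left. In each of the four B-rows, which are common to $T$ and $T'$, let $Q_\rho$ be the child of $T$ with $v$-side of type $BR$ and $Q'_\rho$ the child of $T'$ with $v$-side of type $BL$. These are neighbors, with $Q_\rho$ on the left, and $|Q_\rho|=\frac3{8N}|T|$, so $4|Q_\rho|=\frac3{64}|T|$. By Lemma \ref{lem:tilePI},
\[
\frac14\sum_\rho|f_T-f_{Q_\rho}|\le\frac14\sum_\rho\frac1{|Q_\rho|}\int_{Q_\rho}|f-f_T|\le\frac{64}{3|T|}\int_T|f-f_T|\le K_0s_i\,g_T,\qquad K_0=\frac{1280}3,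
\]
and the same holds for $T'$ and the $Q'_\rho$. Hence
\[
|f_T-f_{T'}|\le K_0s_i(g_T+g_{T'})+\frac14\sum_\rho|f_{Q_\rho}-f_{Q'_\rho}|.
\]
Let $\mathcal{P}_0=\{(T,T')\}$, and let $\mathcal{P}_{j+1}$ consist of the four pairs obtained in this way from each pair in $\mathcal{P}_j$. Iterating,
\[
|f_T-f_{T'}|\le\sum_{j<m}4^{-j}\sum_{(Q,Q')\in\mathcal{P}_j}K_0s_{i+j}(g_Q+g_{Q'})+4^{-m}\sum_{(Q,Q')\in\mathcal{P}_m}|f_Q-f_{Q'}|.
\]
The left members $Q$ of the pairs in $\mathcal{P}_j$ lie in $T$, have disjoint interiors and have area $(\frac3{8N})^j|T|$. So
\[
4^{-j}s_{i+j}\sum_{\mathcal{P}_j}g_Q\le4^{-j}N^{-j}s_i\Big(\frac{8N}3\Big)^j\frac1{|T|}\int_Tg=\Big(\frac23\Big)^js_i\,g_T,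
\]
and the same bound holds for the right members with $T'$. The last term is a mean of $4^m$ numbers, each at most $2\lambda s_{i+m}$ because $Q$ and $Q'$ share a point; it tends to $0$. Summing the series gives the constant $3K_0=1280$.
\end{proof}

The ratio $\frac23$ is $\frac83\cdot\frac14$, the reciprocal of the relative width times the number of rows. With narrow end intervals it would be at least $L/N=4$ even if all $N$ rows were used.

\begin{lemma}[enlarged tiles]\label{lem:boxPI}
There is an absolute constant $C_1$ such that $\int_{T^*}|f-f_T|\le C_1s_i\int_{T^*}g$ for all $T\in\mathcal{T}_i$.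
\end{lemma}

\begin{proof}
Let $T=I\times J$ and let $S$ be a neighbor of $T$. By Lemmas \ref{lem:tilePI}, \ref{lem:adj} and \ref{lem:V},
\[
\int_S|f-f_T|\le\int_S|f-f_S|+|S|\,|f_S-f_T|\le1300\,s_i\int_Sg+1280\cdot96\,s_i\int_Tg .
\]
Adding the two neighbors and $T$ itself gives $\int_{I\times J^*}|f-f_T|\le C_0s_i\int_{I\times J^*}g$ with $C_0=20+2\cdot96\cdot1280$. For $t\in I^*$, $v\in J^*$, inequality \eqref{eq:FTC}, averaged over $\tau\in I$, gives
\[
|f(t,v)-f_T|\le\frac1{s_i}\int_I|f(\tau,v)-f_T|\,d\tau+\int_{I^*}g(\tau,v)\,d\tau .
\]
Integrating over $I^*\times J^*$, where $|I^*|=3s_i$, yields the claim with $C_1=3C_0+3$.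
\end{proof}

\section{The space $(\mathbb{R}^n,d_n,\mathcal{L}^n)$}\label{sec:Rn}

A product of $n-1$ copies of the plane has $n-1$ independent $t$-coordinates. We keep only the subset on which they agree, which is a copy of $\mathbb{R}^n$, with the restricted maximum metric. Thus, for $v,v'\in\mathbb{R}^{n-1}$,
\[
d_n\big((t,v),(t',v')\big)=\max_{1\le j\le n-1}d\big((t,v_j),(t',v'_j)\big),
\]
and $d_2=d$. By Proposition \ref{prop:plane}, $d_n$ is a metric, it induces the Euclidean topology, and $d_n$-bounded sets are bounded. Closed $d_n$-bounded sets are therefore compact, and $d_n$ is complete. By \eqref{eq:tlower} the function $t$ is $1$-Lipschitz, and by \eqref{eq:tline}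
\begin{equation}\label{eq:tlinen}
d_n\big((t,v),(t',v)\big)=|t-t'|.
\end{equation}
If two points differ only in $t$ and $v_j$, the terms with index other than $j$ equal $|t-t'|$, which by \eqref{eq:tlower} is at most the $j$-th term. So
\begin{equation}\label{eq:slice}
\text{each plane parallel to the $(t,v_j)$-plane is isometric to $(\mathbb{R}^2,d)$.}
\end{equation}

\subsection*{Balls and doubling}

The rows are the same in all $n-1$ planes, and this makes balls comparable to boxes. Fix $z=(t,v)$. Replace each tile $[a,b]\times[c,e]$ by $[a,b)\times[c,e)$. At each level these half-open tiles partition the plane, and each is the disjoint union of its half-open children. Let $I_i\times J_{j,i}\in\mathcal{T}_i$ be the tile whose half-open version contains $(t,v_j)$. The row $I_i$ depends only on $t$ and $i$, and $I_{i+1}\times J_{j,i+1}$ is a child of $I_i\times J_{j,i}$. Put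
\[
P_i=I_i\times\prod_{j=1}^{n-1}J_{j,i},\qquad E_i=E_i(z)=I_i^*\times\prod_{j=1}^{n-1}J_{j,i}^*,
\]
where $I_i^*\times J_{j,i}^*=(I_i\times J_{j,i})^*$. Lemma \ref{lem:box} and \eqref{eq:diam}, applied in each plane, give
\begin{equation}\label{eq:balls}
B(z,s_{i+2}/4)\subset E_i\subset\{w:d_n(z,w)\le3s_i\},\qquad P_k\subset B(z,r)\ \text{ if }s_k<r .
\end{equation}
In particular balls have positive finite measure. Let $\kappa=NL^{n-1}$ and $\beta=3\cdot193^{n-1}$. Lemmas \ref{lem:tilings}(d) and \ref{lem:V} give $\mu(P_i)\le\kappa\,\mu(P_{i+1})$ and $\mu(E_i)\le\beta\,\mu(P_i)$.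

Given $r>0$, let $i$ be the integer with
\begin{equation}\label{eq:scale}
s_{i+3}/4<r\le s_{i+2}/4 .
\end{equation}
Then $s_{i+4}<r$ and $2r\le s_{i+1}/4$, so $P_{i+4}\subset B(z,r)$ and $B(z,2r)\subset E_{i-1}$ by \eqref{eq:balls}. Hence
\[
\mu(B(z,2r))\le\beta\,\mu(P_{i-1})\le\beta\kappa^5\mu(P_{i+4})\le\beta\kappa^5\mu(B(z,r)),
\]
which proves Theorem \ref{thm:main}(1). Moreover $3s_i=3N^3s_{i+3}<12N^3r$. So with $\Lambda=12N^3$,
\begin{equation}\label{eq:sandwich}
B(z,r)\subset E_i\subset B(z,\Lambda r),\qquad s_i<4N^3r,\qquad\mu(B(z,\Lambda r))\le C_2\,\mu(B(z,r)),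
\end{equation}
where $C_2$ depends only on $n$, by repeated doubling.

\subsection*{The Poincar\'e inequality}

For a bounded function $f$ on a set $E$ of positive finite measure put
\[
M(f,E)=\frac1{\mu(E)^2}\int_E\int_E|f(w)-f(w')|\,d\mu(w)\,d\mu(w').
\]
For every constant $c$ and every $B\subset E$ of positive measure,
\begin{equation}\label{eq:M}
M(f,E)\le\frac2{\mu(E)}\int_E|f-c|\,d\mu,\qquad\frac1{\mu(B)}\int_B|f-f_B|\,d\mu\le M(f,B)\le\Big(\frac{\mu(E)}{\mu(B)}\Big)^2M(f,E).
\end{equation}

Let $f$ be $d_n$-Lipschitz. By \eqref{eq:tlinen}, Lemma \ref{lem:deriv} applies; let $g=|\partial_tf|$. Where $\partial_tf(x)$ exists it is a limit of quotients taken along points $y$ of the $t$-line through $x$, for which $|t(y)-t(x)|=d_n(x,y)$. So $g\le\operatorname{Lip}(f)$.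

\begin{lemma}\label{lem:boxn}
For every $z$ and $i$, the box $E=E_i(z)$ satisfies $M(f,E)\le2(n-1)C_1\,s_i\,g_E$.
\end{lemma}

\begin{proof}
We join two points of $E$ by changing one coordinate $v_j$ at a time. The planar estimate concerns pairs of points that are independent in both $t$ and $v_j$, so at each step we also move to a new, freely chosen height. Let $w=(t_0,v)$ and $w'=(t_{n-1},v')$ be points of $E$, let $t_1,\dots,t_{n-2}\in I_i^*$, and put
\[
w^j=(t_j,v'_1,\dots,v'_j,v_{j+1},\dots,v_{n-1}),\qquad0\le j\le n-1 .
\]
Then $w^0=w$, $w^{n-1}=w'$, and $|f(w)-f(w')|\le\sum_{j=1}^{n-1}|f(w^{j-1})-f(w^j)|$. We average this over $w,w'\in E$ and $t_1,\dots,t_{n-2}\in I_i^*$; the left side gives $M(f,E)$. Fix $j$ and the coordinates $v'_1,\dots,v'_{j-1},v_{j+1},\dots,v_{n-1}$, and let $\varphi(\tau,u)=f(\tau,v'_1,\dots,v'_{j-1},u,v_{j+1},\dots,v_{n-1})$. By \eqref{eq:slice}, $\varphi$ is $d$-Lipschitz, and $|\partial_\tau\varphi|$ is the restriction of $g$. The $j$-th term is $|\varphi(t_{j-1},v_j)-\varphi(t_j,v'_j)|$, where $(t_{j-1},v_j)$ and $(t_j,v'_j)$ range independently over $T^*$ for $T=I_i\times J_{j,i}$. By the first inequality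 in \eqref{eq:M} and Lemma \ref{lem:boxPI}, its average over these two points is at most $2C_1s_i$ times the mean of $|\partial_\tau\varphi|$ over $T^*$. The fixed coordinates range independently over the intervals $J_{l,i}^*$, $l\ne j$, so averaging over them turns this mean into $g_E$.
\end{proof}

Let $B=B(z,r)$, let $i$ be as in \eqref{eq:scale}, and $E=E_i(z)$. By \eqref{eq:sandwich}, $\mu(E)\le C_2\mu(B)$ and $g_E\le C_2\,g_{B(z,\Lambda r)}$. So \eqref{eq:M} and Lemma \ref{lem:boxn} give
\begin{equation}\label{eq:PI}
\frac1{\mu(B)}\int_B|f-f_B|\,d\mu\le Cr\,\frac1{\mu(B(z,\Lambda r))}\int_{B(z,\Lambda r)}|\partial_tf|\,d\mu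
\end{equation}
with $C=8(n-1)N^3C_1C_2^3$. Together with $|\partial_tf|\le\operatorname{Lip}(f)$, this proves Theorem \ref{thm:main}(2).

\section{The coordinate $t$ is a global chart}\label{sec:charts}

The Poincar\'e inequality gives smallness in the mean, while a chart requires a pointwise expansion. For Lipschitz functions on a doubling space the first implies the second, because a Lipschitz function that deviates at one point deviates on a ball of proportional size.

\begin{lemma}\label{lem:flat}
Let $(X,\varrho,\mu)$ be doubling, with balls of positive finite measure. Let $x\in X$, and let $u$ be Lipschitz with $\frac1{\mu(B(x,r))}\int_{B(x,r)}|u-u_{B(x,r)}|\,d\mu=o(r)$ as $r\to0$. Then $u(y)-u(x)=o(\varrho(x,y))$ as $y\to x$.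
\end{lemma}

\begin{proof}
Let $\lambda$ be a Lipschitz constant of $u$, let $0<\eta<1$, $\delta=\varrho(x,y)>0$ and $B=B(x,2\delta)$. For $p\in\{x,y\}$ the ball $B_p=B(p,\eta\delta)$ lies in $B$, and $B\subset B(p,3\delta)$, so repeated doubling gives $\mu(B_p)\ge c_\eta\,\mu(B)$ with $c_\eta>0$ depending only on $\eta$ and $C_D$. Hence
\[
|u_{B_p}-u_B|\le\frac1{\mu(B_p)}\int_{B_p}|u-u_B|\,d\mu\le\frac1{c_\eta\,\mu(B)}\int_B|u-u_B|\,d\mu=o(\delta),
\]
while $|u(p)-u_{B_p}|\le\lambda\eta\delta$. So $\limsup_{y\to x}|u(y)-u(x)|/\varrho(x,y)\le2\lambda\eta$. Let $\eta\to0$.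
\end{proof}

\begin{lemma}\label{lem:dim}
If $(X,\varrho,\mu)$ has a global chart $\Phi\colon X\to\mathbb{R}^k$, then every chart $(U,\psi)$ has dimension $k$.
\end{lemma}

\begin{proof}
Let $\psi\colon X\to\mathbb{R}^l$. The components of $\Phi$ and $\psi$ are finitely many Lipschitz functions and $\mu(U)>0$, so there is $x\in U$ at which each of them has a unique differential in both charts. Write $\Delta\Phi=\Phi(y)-\Phi(x)$, $\Delta\psi=\psi(y)-\psi(x)$, and $o$ for terms $o(\varrho(x,y))$. There are linear maps $A\colon\mathbb{R}^k\to\mathbb{R}^l$ and $A'\colon\mathbb{R}^l\to\mathbb{R}^k$ with $\Delta\psi=A\,\Delta\Phi+o$ and $\Delta\Phi=A'\Delta\psi+o$. Substituting each into the other, $\Delta\Phi=A'A\,\Delta\Phi+o$ and $\Delta\psi=AA'\Delta\psi+o$. Also $\Delta\Phi=\mathrm{id}\,\Delta\Phi$, so uniqueness of the differentials of the components of $\Phi$ in the chart $\Phi$ gives $A'A=\mathrm{id}_{\mathbb{R}^k}$. The same argument for $\psi$ in the chart $\psi$ gives $AA'=\mathrm{id}_{\mathbb{R}^l}$. Hence $k=l$.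
\end{proof}

We recall the Lebesgue differentiation theorem for doubling measures, in the case needed here: if $\mu$ is a doubling Radon measure on a proper metric space and $h$ is a bounded Borel function, then a.e.\ $x$ is a \emph{Lebesgue point} of $h$, that is, $\frac1{\mu(B(x,r))}\int_{B(x,r)}|h-h(x)|\,d\mu\to0$ as $r\to0$.

\begin{proof}[Proof of Theorem \ref{thm:main}(3)]
Let $f$ be $d_n$-Lipschitz, let $x$ be a Lebesgue point of $\partial_tf$, and put $a=\partial_tf(x)$. The function $u=f-at$ is Lipschitz and $\partial_tu=\partial_tf-a$ a.e. By \eqref{eq:PI},
\[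
\frac1{\mu(B(x,r))}\int_{B(x,r)}|u-u_{B(x,r)}|\,d\mu\le Cr\,\frac1{\mu(B(x,\Lambda r))}\int_{B(x,\Lambda r)}|\partial_tf-a|\,d\mu=o(r),
\]
and Lemma \ref{lem:flat} gives $f(y)-f(x)=a\,(t(y)-t(x))+o(d_n(x,y))$. If $a'$ has the same property, then $(a-a')(t(y)-t(x))=o(d_n(x,y))$. For $y$ on the $t$-line through $x$ we have $|t(y)-t(x)|=d_n(x,y)$ by \eqref{eq:tlinen}, so $a=a'$. Thus $(\mathbb{R}^n,t)$ is a global chart of dimension $1$, and by Lemma \ref{lem:dim} every chart has dimension $1$.
\end{proof}

Here it is essential that \eqref{eq:PI} has $|\partial_tf|$ on the right and not merely $\operatorname{Lip}(f)$: the smallness of $\operatorname{Lip}(f-at)$ near $x$ is not known in advance. This completes the proof of Theorem \ref{thm:main}.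

\section{All dimensions from $1$ to $n$}\label{sec:allk}

We use two facts about a Lipschitz function $u$ on Euclidean $\mathbb{R}^q$. By Rademacher's theorem $u$ is differentiable a.e., and by the classical $(1,1)$-Poincar\'e inequality $M(u,B)\le C_qr\,|\nabla u|_B$ for every ball $B$ of radius $r$, where $|\nabla u|_B$ is the mean of $|\nabla u|$ over $B$.

\begin{proof}[Proof of Theorem \ref{thm:allk}]
For $k=n$ take Euclidean $\mathbb{R}^n$: by the two facts it is $1$-PI and the identity is a global chart, so Lemma \ref{lem:dim} applies. For $k=1$ use Theorem \ref{thm:main}. Let $2\le k\le n-1$, put $m=n-k+1\ge2$, and let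
\[
Y=\mathbb{R}^m\times\mathbb{R}^{k-1},\qquad\varrho\big((w,y),(w',y')\big)=\max\big(d_m(w,w'),\|y-y'\|\big),
\]
with the Euclidean norm $\|\cdot\|$ and the measure $\mathcal{L}^n$. The metric $\varrho$ is proper, hence complete, and induces the Euclidean topology, because both factors have these properties. A ball in $Y$ is the product of the two balls of the same radius, so the measure is doubling.

\emph{Poincar\'e inequality.} Let $f$ be $\varrho$-Lipschitz. By Lemma \ref{lem:deriv}, applied in each of the variables $t,y_1,\dots,y_{k-1}$, the functions $\partial_tf$ and $\nabla_yf=(\partial_{y_1}f,\dots,\partial_{y_{k-1}}f)$ are bounded and Borel, and for every $w$ the second is a.e.\ the gradient of $f(w,\cdot)$. Let $B=B_1\times B_2$ be the ball of radius $r$ centered at $(z,y_0)$, let $\Lambda B$ be the concentric ball of radius $\Lambda r$, and let $E=E_i(z)\subset\mathbb{R}^m$ with $i$ as in \eqref{eq:scale}. Average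
\[
|f(w,y)-f(w',y')|\le|f(w,y)-f(w',y)|+|f(w',y)-f(w',y')|
\]
over $w,w'\in E$ and $y,y'\in B_2$. Lemma \ref{lem:boxn}, applied to $f(\cdot,y)$, bounds the first term, and the Euclidean inequality, applied to $f(w',\cdot)$ on $B_2$, bounds the second. With $s_i<4N^3r$ this gives $M(f,E\times B_2)\le C'r\,(|\partial_tf|+\|\nabla_yf\|)_{E\times B_2}$. By \eqref{eq:sandwich}, $B\subset E\times B_2\subset\Lambda B$, and by doubling the three sets have comparable measures. So \eqref{eq:M} gives
\begin{equation}\label{eq:PIprod}
\frac1{|B|}\int_B|f-f_B|\le C''r\,\frac1{|\Lambda B|}\int_{\Lambda B}\big(|\partial_tf|+\|\nabla_yf\|\big).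
\end{equation}
As before $|\partial_tf|\le\operatorname{Lip}(f)$ by \eqref{eq:tlinen}. At a point $(w,y)$ where $f(w,\cdot)$ is differentiable, moving $y$ in the direction of the gradient gives $\|\nabla_yf\|\le\operatorname{Lip}(f)$. The function $\operatorname{Lip}(f)$ is Borel, being the infimum over $j\ge1$ of the lower semicontinuous functions $x\mapsto\sup\{|f(x')-f(x)|/\varrho(x,x'):0<\varrho(x,x')<1/j\}$. So the set where $\|\nabla_yf\|>\operatorname{Lip}(f)$ is Borel and null in every slice $\{w\}\times\mathbb{R}^{k-1}$, hence null. Thus $Y$ is $1$-PI.

\emph{The chart.} Let $\Phi=(t,y)\colon Y\to\mathbb{R}^k$, a Lipschitz map. Let $x$ be a Lebesgue point of $\partial_tf$ and of each component of $\nabla_yf$, with values $a\in\mathbb{R}$ and $b\in\mathbb{R}^{k-1}$. For $u=f-at-b\cdot y$ the left side of \eqref{eq:PIprod} is $o(r)$ on balls centered at $x$, so Lemma \ref{lem:flat} gives $f(x')-f(x)=(a,b)\cdot(\Phi(x')-\Phi(x))+o(\varrho(x,x'))$. For uniqueness, let $\ell$ be linear with $\ell(\Phi(x')-\Phi(x))=o(\varrho(x,x'))$, and let $\omega=(\omega_t,\omega_y)\in\mathbb{R}^k$ be nonzero. Let $x'$ be obtained from $x$ by adding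 $h\omega$ to the coordinates $(t,y)$. By \eqref{eq:tlinen}, $\varrho(x,x')=|h|\max(|\omega_t|,\|\omega_y\|)$, so $h\,\ell(\omega)=o(h)$ and $\ell(\omega)=0$. Hence $\Phi$ is a global chart of dimension $k$, and Lemma \ref{lem:dim} shows that every chart has dimension $k$.

\emph{Dimension $0$.} Let a PI space $(X,d,\mu)$ be covered, up to a null set, by countably many charts of dimension $0$, and let $f$ be Lipschitz. At a.e.\ $x$ we have $f(y)-f(x)=o(d(x,y))$, that is, $\operatorname{Lip}(f)(x)=0$. By the Poincar\'e inequality, $f=f_B$ a.e.\ on each ball $B$. The set $\{f\ne f_B\}\cap B$ is open and null, hence empty, because balls have positive measure. Any two points lie in a common ball, so $f$ is constant. Taking $f=d(\cdot,x_0)$ shows that $X=\{x_0\}$.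
\end{proof}

\begin{thebibliography}{1}

\bibitem{EM}
Sylvester Eriksson-Bique and Mathav Murugan,
\emph{Martingale and analytic dimensions},
arXiv:2609.38583 (2026).

\end{thebibliography}
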